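# A closure system whose exponent no almost entropic matroid attains

## 1. Codes whose agreement sets are flats of a linear matroid

Throughout, $[n]=\{1,\dots,n\}$ and all ground sets are finite.

**Definition (closure system).** A *closure system* on a finite set $W$ is a family $\mathcal C$ of subsets of $W$ that contains $W$ and is closed under intersection.

**Definition (exponent).** For $n\ge2$ let $m(n,\mathcal C)$ be the largest size of a family $\mathcal F$ of functions $W\to[n]$ such that for every two distinct $f,h\in\mathcal F$ the *agreement set* $\{w\in W:f(w)=h(w)\}$ belongs to $\mathcal C$. It is known that the limit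
$$\alpha(\mathcal C)=\lim_{n\to\infty}\log_n m(n,\mathcal C)$$
exists; we use this freely.

Think of the members of $\mathcal F$ as codewords of length $|W|$ over the alphabet $[n]$. If $\mathcal C=2^W$, there is no restriction, $m(n,\mathcal C)=n^{|W|}$ and $\alpha=|W|$. If $\mathcal C=\{\emptyset,W\}$ with $W\neq\emptyset$, distinct codewords agree nowhere, so a codeword is determined by its value at any one point; hence $m(n,\mathcal C)=n$ and $\alpha=1$.

Recall that a matroid $N$ on $V$ is given by an integer-valued rank function $\mathrm{rk}_N$ that is monotone, submodular and satisfies $0\le\mathrm{rk}_N(A)\le|A|$. We write $\mathrm{rk}(N)=\mathrm{rk}_N(V)$. A *flat* is a set $F$ with $\mathrm{rk}_N(F\cup\{v\})>\mathrm{rk}_N(F)$ for all $v\notin F$. The flats form a closure system $\mathrm{Flats}(N)$. The matroid is *representable over a field* if there are vectors $x_v$ ($v\in V$) over that field with $\mathrm{rk}_N(A)=\dim\mathrm{span}\{x_v:v\in A\}$.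

**Proposition 1 (the easy case).** Let $N$ be a matroid on $U$ of rank $R>0$, representable over a finite field $\mathbb F_q$. Then $\alpha(\mathrm{Flats}(N))=R$.

*Proof.* Upper bound. Two codewords that agree on a basis of $N$ have an agreement set that is a flat containing a basis, so it is $U$. Hence a codeword is determined by its values on a basis, and $m(n,\mathrm{Flats}(N))\le n^R$.

Lower bound. Choose representing vectors $x_u\in\mathbb F_q^R$. They span $\mathbb F_q^R$, and they represent $N$ over every extension $\mathbb K=\mathbb F_{q^r}$ as well. For $y\in \mathbb K^R$ let $f_y(u)=\langle y,x_u\rangle$. The agreement set of $f_y$ and $f_{y'}$ is $\{u:\langle y-y',x_u\rangle=0\}$, the set of $u$ whose vector lies in a fixed subspace, which is a flat. It is not all of $U$ when $y\ne y'$, because the $x_u$ span. So $m(q^r,\mathrm{Flats}(N))\ge q^{rR}$ for all $r\geq 1$. Since the limit exists, $\alpha=R$. $\square$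

So for these closure systems the exponent is an integer, and a matroid, namely $N$ itself, explains it. What changes when $\mathcal M$ is an arbitrary closure system? Is the exponent still explained by one matroid, in some sense?

## 2. Foldings, fractional exponents, and a supremum

The first thing that changes is that exponents become fractional. Take $U=\{a_1,a_2,a_3,u_1,u_2,u_3\}$ and let $\mathcal M$ consist of all sets $A\subseteq U$ such that for each $i$: $u_i\in A$ if and only if both $a_j$ with $j\ne i$ are in $A$. This is closed under intersection and contains $U$. Two codewords agreeing on $a_1,a_2,a_3$ are equal, so a code is a set $T$ of triples. The pair of coordinates $\{a_j:j\neq i\}$ is a function of the value at $u_i$, so each of the three two-dimensional projections of $T$ has at most $n$ elements. The Loomis–Whitney inequality gives $|T|^2\le n\cdot n\cdot n$. Conversely, if $n=m^2$, let $a_1,a_2,a_3$ be arbitrary in $[m]$ and let $u_i$ store the pair $(a_j)_{j\ne i}$; this gives $m^3=n^{3/2}$ codewords. So $\alpha=3/2$.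

No matroid of rank $3/2$ exists, but a matroid of rank $3$ all of whose "letters" have rank at most $2$ will do. This is what a folding formalizes.

**Definition (folding).** Let $\mathcal M$ be a closure system on $U$ and $N$ a matroid on $V$. A *folding* of $\mathrm{Flats}(N)$ into $\mathcal M$ is a map $\pi:V\to U$ such that for every flat $F$ of $N$ the set $\{u\in U:\pi^{-1}(u)\subseteq F\}$ belongs to $\mathcal M$. If there is one, put
$$\mathrm{frk}_{\mathcal M}(N)=\min_\pi\max_{u\in U}\mathrm{rk}_N(\pi^{-1}(u)),$$
the minimum over all foldings. If $\mathrm{rk}(N)>0$ this is a positive integer, because $\mathrm{rk}(N)\le\sum_u\mathrm{rk}_N(\pi^{-1}(u))$.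

In Proposition 1 the identity is a folding of $\mathrm{Flats}(N)$ into itself with $\mathrm{frk}=1$, and $\mathrm{rk}/\mathrm{frk}=R=\alpha$. In the triangle example, let $N$ be represented by nine vectors: three parallel copies of each basis vector $\epsilon_1,\epsilon_2,\epsilon_3$ of $\mathbb F_2^3$. Of the three copies of $\epsilon_j$, send one to $a_j$ and the other two to the two $u_i$ with $i\ne j$. A flat is the set $F_S$ of all copies of $\epsilon_j$, $j\in S$, for some $S\subseteq[3]$. The fibres inside $F_S$ are those of $a_j$ ($j\in S$) and of $u_i$ with $[3]\setminus\{i\}\subseteq S$, and this set is in $\mathcal M$. The fibre of $u_i$ has rank $2$, so $\mathrm{frk}\le 2$ and the ratio $\mathrm{rk}/\mathrm{frk}$ is at least $3/2=\alpha$.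

**Definition (entropic, almost entropic).** A function $h:2^V\to\mathbb R$ is *entropic* if there are jointly distributed random variables $(X_v)_{v\in V}$, each with finite support, with $h(A)=H((X_v)_{v\in A})$ (Shannon entropy) for all $A$. It is *almost entropic* if it lies in the closure in $\mathbb R^{2^V}$ of $\{c\,h:c>0,\ h\text{ entropic}\}$. A matroid is almost entropic if its rank function is.

For example, a matroid represented by vectors $x_v\in\mathbb F_q^R$ is almost entropic. Take $y\in\mathbb F_q^R$ uniform and $X_v=\langle y,x_v\rangle$. The vector $(X_v)_{v\in A}$ is uniform on a space of dimension $\mathrm{rk}(A)$, so its entropy is $\mathrm{rk}(A)\log q$; scale by $1/\log q$.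

It is known that, if $\mathcal M\ne\{U\}$, then $\alpha(\mathcal M)$ equals the supremum of $\mathrm{rk}(N)/\mathrm{frk}_{\mathcal M}(N)$ over all almost entropic matroids $N$ of positive rank such that $\mathrm{Flats}(N)$ admits a folding into $\mathcal M$. (In the triangle example this shows $\mathrm{frk}=2$ exactly.) The following question is a conjecture in Andrey Kupavskii, Nikolai Terekhov, "Almost entropic matroids and $(k,L)$-systems", arXiv:2610.27892 (2026): *for every closure system $\mathcal M\neq\{U\}$, is this supremum attained?* In both examples above it is. In general it is not.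

**Theorem 2.** There is an explicit closure system $\mathcal M\ne\{U\}$ with $\alpha(\mathcal M)=8$ such that $\mathrm{rk}(N)/\mathrm{frk}_{\mathcal M}(N)\ne8$ for every almost entropic matroid $N$ of positive rank whose flats fold into $\mathcal M$. Hence the supremum is not attained.

**Corollary 3.** For every integer $k\ge8$ there is a closure system with $\alpha=k$ for which the supremum is not attained.

The proofs do not use the known supremum formula. They use the existence of the limit $\alpha$ and textbook facts on amenable groups. Note that the exponent in Theorem 2 is an integer; no claim is made about whether $\alpha(\mathcal M)$ itself can be irrational. What will be irrational is something inside an optimal object.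

## 3. An attaining matroid is a rational polymatroid

**Definition (polymatroid).** A *polymatroid* on a finite set is a function $g$ on its subsets with $g(\emptyset)=0$ that is monotone and submodular. Put $g(A|B)=g(A\cup B)-g(B)\ge0$. Write $A\subseteq\mathrm{cl}_g(B)$ if $g(A\cup B)=g(B)$. Sets $A_1,\dots,A_n$ are *independent* if $g(\bigcup A_i)=\sum g(A_i)$.

Entropic functions are polymatroids, and the conditions are closed and invariant under scaling, so almost entropic functions are polymatroids. We often omit braces and write $h(X_aZ)$ for $h(\{X_a,Z\})$.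

The operator $\mathrm{cl}_g$ is a closure operator. Submodularity gives $g(A|B')\le g(A|B)$ for $B\subseteq B'$, so it is monotone. It also gives $g(A|B)\le\sum_{a\in A}g(a|B)$, so a set is in the closure as soon as its elements are. Finally, if $A\subseteq\mathrm{cl}_g(B)$ and $C\subseteq\mathrm{cl}_g(A\cup B)$, then $g(B\cup C)\le g(A\cup B\cup C)=g(A\cup B)=g(B)$.

**Lemma 4 (inheritance).** If $A_1,\dots,A_n$ are independent and $A_i'\subseteq\mathrm{cl}_g(A_i)$ for each $i$, then $A_1',\dots,A_n'$ are independent.

*Proof.* Let $R=A_2\cup\dots\cup A_n$. Since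
$$\sum_ig(A_i)=g(A_1\cup R)\le g(A_1)+g(R)\le\sum_ig(A_i),$$
we have $g(A_1\cup R)=g(A_1)+g(R)$ and $g(R)=\sum_{i\ge2}g(A_i)$. By submodularity
$$g(A_1'\cup R)-g(A_1')\ge g(A_1\cup A_1'\cup R)-g(A_1\cup A_1')=g(A_1\cup R)-g(A_1)=g(R).$$
So $g(A_1'\cup R)=g(A_1')+\sum_{i\ge2}g(A_i)$, that is, $A_1',A_2,\dots,A_n$ are independent. Replace the other sets one by one. $\square$

**Definition (rule).** A *rule* on $U$ is $P\to b$ with $P\subseteq U$, $b\in U$. A set $A$ is closed under it if $P\subseteq A$ implies $b\in A$. The rule *holds* in a polymatroid $g$ if $g(P\cup\{b\})=g(P)$. We write $P\to Q$ for all $P\to b$ with $b\in Q$, and $P\leftrightarrow Q$ for $P\to Q$ and $Q\to P$.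

Given a list of rules, the sets closed under all of them form a closure system. If all rules hold in $g$, then everything that can be derived from $P$ by the rules lies in $\mathrm{cl}_g(P)$.

**Lemma 5.** Let $\mathcal M$ be the closure system of all sets closed under a list of rules on $U$. Let $N$ be an almost entropic matroid on $V$ of positive rank, $\pi$ a folding of $\mathrm{Flats}(N)$ into $\mathcal M$, $D=\max_u\mathrm{rk}_N(\pi^{-1}(u))\ge 1$, and
$$h(A)=\mathrm{rk}_N(\pi^{-1}(A))/D\qquad(A\subseteq U).$$
Then $h$ is rational-valued and almost entropic, $h(\{u\})\le1$ for all $u$, $h(U)=\mathrm{rk}(N)/D$, and all rules hold in $h$.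

*Proof.* If $\mathrm{rk}_N=\lim c_mH_m$ with $H_m$ entropic, group the variables of each fibre into one variable (a constant for an empty fibre) and scale by $1/D$; so $h$ is almost entropic. The statements on $h(\{u\})$ and $h(U)$ are immediate. For a rule $P\to b$ let $F$ be the flat spanned by $\pi^{-1}(P)$. The set $\{u:\pi^{-1}(u)\subseteq F\}$ is in $\mathcal M$ and contains $P$, so it contains $b$. Thus $\pi^{-1}(b)\subseteq F$ and $\mathrm{rk}_N(\pi^{-1}(P\cup\{b\}))=\mathrm{rk}_N(\pi^{-1}(P))$. $\square$

So the conjecture will fail for $\mathcal M$ if $\alpha(\mathcal M)=8$ and *every* almost entropic $h$ with the rules, with $h(\{u\})\le1$ and with $h(U)=8$, takes an irrational value somewhere.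

The first attempt is to choose clever rules and squeeze out an irrational value with submodularity. This cannot work. The polymatroids $h$ on $U$ in which the rules hold, with $h(\{u\})\le1$ and $h(U)=8$, form a bounded set described by finitely many linear equations and inequalities with integer coefficients. If this polytope is nonempty, it has a vertex, and that vertex has rational coordinates. Whatever finite $U$ and whatever rules we choose, inequalities between the numbers $h(A)$, $A\subseteq U$, that hold for all polymatroids never force irrationality. We must use that $h$ is almost entropic, in a way that is not a fixed finite list of linear inequalities with rational coefficients.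

## 4. Four symmetric events versus arbitrarily many

Here is the nonlinear phenomenon to be imported. Suppose that $E_1,\dots,E_k$ are events in a probability space and that $m_r$ is the probability of the intersection of any $r$ of them, $r\le4$, with $m_0=1$. Suppose also that
$$4m_4-4m_2+1\le0.\tag{1}$$
If the events are independent with probability $p$, this reads $(2p^2-1)^2\le0$, so $p=1/\sqrt2$: a linear inequality with rational coefficients has an irrational unique solution.

With only four events, symmetry alone is not enough. Pick one of the four indices uniformly at random and let exactly the other three events occur. Then $m_1=3/4$, $m_2=1/2$, $m_4=0$ and $4m_4-4m_2+1=-1$. So (1) even holds strictly, at a rational point. With many events, however, symmetry forces approximate moments.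

**Lemma 6.** Let $k\ge4$, let $\mu$ be a probability measure on $\{0,1\}^k$, let $m_0=1$, and suppose that $\mu(\beta_i=1\ \forall i\in A)=m_{|A|}$ for every $A\subseteq[k]$ with $1\le|A|\le4$. Let $\nu_k$ be the law of $N_\beta/k$, where $N_\beta=\sum_i\beta_i$. Then $\left|\int\theta^r\,d\nu_k-m_r\right|\le6/k$ for $0\le r\le4$.

*Proof.* Counting the $r$-subsets on which $\beta$ is identically $1$ gives $\mathbb E_\mu\binom{N_\beta}r=\binom krm_r$. So it suffices to show, for integers $0\le n\le k$,
$$\left|\tbinom nr/\tbinom kr-(n/k)^r\right|\le\tbinom r2/k\le6/k .$$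
Draw $r$ uniform samples from $[k]$ with replacement. Let $\mathcal A$ be the event that all lie in $[n]$, and $\mathcal D$ the event that they are distinct; $\Pr(\mathcal D)>0$ since $r\le4\le k$. Then $(n/k)^r=\Pr(\mathcal A)$ and $\binom nr/\binom kr=\Pr(\mathcal A|\mathcal D)$. If $\Pr(\mathcal D^c)=0$ the two are equal. Otherwise
$$|\Pr(\mathcal A)-\Pr(\mathcal A|\mathcal D)|=\Pr(\mathcal D^c)\,|\Pr(\mathcal A|\mathcal D^c)-\Pr(\mathcal A|\mathcal D)|\le\Pr(\mathcal D^c)\le\tbinom r2/k.\qquad\square$$

**Lemma 7.** Let $m_0=1,m_1,\dots,m_4$ be fixed numbers satisfying (1). If for every $k\ge4$ there is a measure $\mu$ on $\{0,1\}^k$ as in Lemma 6 with these $m_r$, then $m_1=1/\sqrt2$.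

*Proof.* Probability measures on $[0,1]$ form a weakly compact space. So a subsequence of $(\nu_k)$ converges weakly to a probability measure $\nu$ with $\int\theta^r\,d\nu=m_r$ for $r\le4$. By (1),
$$\int(2\theta^2-1)^2\,d\nu=4m_4-4m_2+1\le0 .$$
The integrand is nonnegative, so $\nu$ is the point mass at $1/\sqrt2$, and $m_1=1/\sqrt2$. $\square$

The plan is now clear, and so is the difficulty. We want a *finite* $U$ such that each optimal $h$ produces, for *every* $k$, a family of $k$ "events" with the symmetry of Lemma 6. We can write only four events $e_1,\dots,e_4$ into $U$. The others will be translates of these four under a group, and the group must satisfy three demands: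

* it acts on a set of indices $\{1,2,3,\dots\}$ and more, moving $(1,2,3,4)$ to every increasing quadruple;
* finitely many relations suffice to prove this, since $U$ can record only finitely many;
* it is amenable, so that good codes exist and $\alpha(\mathcal M)$ is really $8$.

## 5. Shifts on three rays

Let $I=\{1,2,3,\dots\}\cup\{a_1,a_2,\dots\}\cup\{b_1,b_2,\dots\}$, and define permutations of $I$:

* $s$: $a_{k+1}\mapsto a_k$, $a_1\mapsto1$, $j\mapsto j+1$, all $b_k$ fixed;
* $r_0$: $b_{k+1}\mapsto b_k$, $b_1\mapsto1$, $j\mapsto j+1$, all $a_k$ fixed.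

Both shift the positive integers by one; the points come in along different rays. Put $r_c=s^cr_0s^{-c}$ for $c=1,2,3$. Conjugating by $s^c$ renames the points: $j$ becomes $j+c$, the $b_k$ keep their names, and the images of the $a_k$ are the points $1,\dots,c$ and all $a_k$. So
$$r_c\text{ fixes }1,\dots,c\text{ and all }a_k,\qquad b_{k+1}\mapsto b_k,\quad b_1\mapsto c+1,\quad j\mapsto j+1\ (j\ge c+1).$$
On positive integers $r_c$ opens a gap at $c+1$; such maps can spread $(1,2,3,4)$ into any increasing quadruple.

Put $\sigma=r_1r_0^{-1}$. Applying $r_0^{-1}$ first and then $r_1$ gives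
$$1\mapsto b_1\mapsto2,\qquad 2\mapsto1\mapsto1,\qquad j\mapsto j-1\mapsto j\ (j\ge3),\qquad b_k\mapsto b_{k+1}\mapsto b_k,$$
and $a_k$ is fixed. So $\sigma=(1\,2)$. It commutes with $r_2$, which fixes $1$ and $2$. Finally put
$$n_c=sr_c=r_{c+1}s\quad(c=0,1,2),\qquad q=\sigma r_2=r_2\sigma .$$

**Labels.** $S=\{1,s,r_0,r_1,r_2,r_3,\sigma,n_0,n_1,n_2,q\}$.

**Triangles.** $T$ is the following set of triples $(g,h,k)$, each satisfying $k=hg$: $(1,g,g)$ and $(g,1,g)$ for $g\in S$; $(s,r_{c+1},n_c)$ and $(r_c,s,n_c)$ for $c=0,1,2$; $(r_0,\sigma,r_1)$; $(r_2,\sigma,q)$; $(\sigma,r_2,q)$.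

**Moves.** $L$ is the following set of triples $(g,i,j)$, each satisfying $g(i)=j$: $(1,i,i)$ for $1\le i\le4$; $(s,1,2),(s,2,3),(s,3,4)$; $(r_0,1,2),(r_0,2,3)$; $(r_1,1,1),(r_2,1,1),(r_3,1,1)$.

Let $\Gamma=\langle s,r_0\rangle$. We check that it is amenable. Outside a finite set, each element of $\Gamma$ is a translation along each of the three rays; this is true of the generators and their inverses and is preserved by composition. Translation lengths add, so they give a homomorphism $\Gamma\to\mathbb Z^3$. An element of the kernel moves only finitely many points. Finitely many such permutations generate a finite group, so the kernel is locally finite. Recall the textbook facts that locally finite groups and abelian groups are amenable and that an extension of an amenable group by an amenable group is amenable. Hence $\Gamma$ is amenable.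

Recall Følner's condition: in an amenable group, for every finite $S$ and $\varepsilon>0$ there is a finite nonempty $\Phi$ with $|g\Phi\setminus\Phi|\le\varepsilon|\Phi|$ for all $g\in S$. (In $\mathbb Z$ a long interval works.) With $\varepsilon=\delta/|S|$ we get: for every $\delta>0$ there is a finite nonempty $\Phi\subset\Gamma$ such that
$$\Phi^\circ=\{\gamma\in\Phi:g\gamma\in\Phi\ \forall g\in S\}\quad\text{satisfies}\quad|\Phi^\circ|\ge(1-\delta)|\Phi|.$$

## 6. Eight colors, ties, and the rules

The set $U$ consists of the following elements, where $a\in[8]$ is called a *color*: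

* $X_a$; $e_i^a,\bar e_i^a$ for $1\le i\le4$; $p^a_\beta$ for $\beta\in\{11,10,01,00\}$; $f^a$;
* *ties* $Z^g_{ab}$ for $a\ne b$ in $[8]$ and $g\in S$;
* $y,z_1,z_2,z_3$.

The picture to keep in mind (made precise in Section 7) is this. $X_a$ is a string of bits indexed by the points of a finite space $\Omega$. There are events $E_1,\dots,E_4\subseteq\Omega$. The element $e_i$ is the part of the string on $E_i$, $\bar e_i$ the part off $E_i$, the four $p_\beta$ are the parts on the cells cut out by $E_1,E_2$, and $f$ is the part on $E_1\cap E_2\cap E_3\cap E_4$. The tie $Z^g_{ab}$ is $X_b$ plus the $g$-translate of $X_a$: knowing the tie, the strings $X_a$ and $X_b$ are the same information, displaced by $g$. The rules are: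

1. $X_a\to$ all of $e_i^a,\bar e_i^a,p^a_\beta,f^a$ (the *node functions* of color $a$).
2. $\{p^a_{11},p^a_{10}\}\leftrightarrow e_1^a$; $\{p^a_{01},p^a_{00}\}\leftrightarrow\bar e_1^a$; $\{p^a_{11},p^a_{01}\}\leftrightarrow e_2^a$; $\{p^a_{10},p^a_{00}\}\leftrightarrow\bar e_2^a$; $\{p^a_{11},p^a_{10},p^a_{01},p^a_{00}\}\to X_a$.
3. $\{f^a,\bar e_1^a,\bar e_2^a,\bar e_3^a,\bar e_4^a\}\to X_a$.
4. $\{X_a,X_b\}\to Z^g_{ab}$, $\{X_a,Z^g_{ab}\}\to X_b$, $\{X_b,Z^g_{ab}\}\to X_a$.
5. For distinct $a,b,c$ and $(g,h,k)\in T$: any two of $Z^g_{ab},Z^h_{bc},Z^k_{ac}$ determine the third.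
6. For $(g,i,j)\in L$ and $a\ne b$: $\{e_i^a,Z^g_{ab}\}\to e_j^b$, $\{e_j^b,Z^g_{ab}\}\to e_i^a$, and likewise for $\bar e$. Also $\{p^a_\beta,Z^1_{ab}\}\to p^b_\beta$ and $\{p^b_\beta,Z^1_{ab}\}\to p^a_\beta$.
7. $y\leftrightarrow\{p^1_{11},p^2_{10},p^3_{01},p^4_{00}\}$; $\{z_1,z_2,z_3\}\leftrightarrow\{f^1,f^2,f^3,f^4\}\cup\{\bar e_1^a,\bar e_2^a:5\le a\le8\}$.

Rules 2 and 3 say how the parts of one string fit together. Rules 4 to 6 encode the group: 5 its relations, 6 its action on events. Rule 7 is a budget: $y$ will force the four pieces to have total size at most $1$, and the $z_i$ will force inequality (1).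

Let $\mathcal M$ be the closure system of all subsets of $U$ closed under these rules. No rule has an empty left side, so $\emptyset\in\mathcal M$ and $\mathcal M\ne\{U\}$. The closure of $\{X_1,\dots,X_8\}$ is $U$: rule 1 gives the node functions, rule 4 the ties, rule 7 gives $y,z_1,z_2,z_3$.

## 7. Codes of rate close to 8

**Proposition 8.** $\alpha(\mathcal M)=8$.

*Proof.* **Upper bound.** Two members of an admissible family that agree on $X_1,\dots,X_8$ agree on $U$. So $m(n,\mathcal M)\le n^8$.

**Step 1: the space and the events.** Fix $\delta>0$, a set $\Phi$ as in Section 5, and $p=t/d$ with integers $0<t<d$. Let $J\subset I$ be finite and contain $\gamma^{-1}i$ for all $\gamma\in\Phi$, $1\le i\le4$. Put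
$$\Omega=\Phi\times[d]^J,\qquad\Omega^\circ=\Phi^\circ\times[d]^J,\qquad E_i=\{(\gamma,w)\in\Omega:w(\gamma^{-1}i)\le t\}\quad(1\le i\le4).$$
For each $\gamma$ the sites $\gamma^{-1}1,\dots,\gamma^{-1}4$ are distinct, so $|\bigcap_{i\in A}E_i|=p^{|A|}|\Omega|$: the events are independent with probability $p$.

For $g\in S$ let $\hat g$ be a permutation of $\Phi$ with $\hat g\gamma=g\gamma$ whenever $\gamma,g\gamma\in\Phi$; it exists because a partial injection of a finite set extends to a permutation. Take $\hat1=\mathrm{id}$. Let $\hat g$ act on $\Omega$ through the first coordinate and on $\mathbb F_2^\Omega$ by $\hat gX=X\circ\hat g^{-1}$, so $\hat g1_{\{\omega\}}=1_{\{\hat g\omega\}}$.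

**Step 2: the codewords.** They are indexed by $(X_1,\dots,X_8)$, where each $X_a\in\mathbb F_2^\Omega$ is supported in $\Omega^\circ$. Define
$$e_i^a=X_a1_{E_i},\quad\bar e_i^a=X_a1_{\Omega\setminus E_i},\quad f^a=X_a1_{E_1\cap E_2\cap E_3\cap E_4},\quad Z^g_{ab}=X_b+\hat gX_a,$$
and let $p^a_{11},p^a_{10},p^a_{01},p^a_{00}$ be $X_a$ times the indicators of $E_1\cap E_2$, $E_1\setminus E_2$, $E_2\setminus E_1$, $\Omega\setminus(E_1\cup E_2)$. Let $y$ be the tuple $(p^1_{11},p^2_{10},p^3_{01},p^4_{00})$, each stored on its own cell. The cells partition $\Omega$, so $y$ takes $|\Omega|$ bits. The right side of the second part of rule 7 amounts to the list of bits $X_a(\omega)$ with $a\le4$, $\omega\in\bigcap_iE_i$, and with $5\le a\le8$, $\omega\notin E_1\cap E_2$. This list has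
$$(4p^4+4-4p^2)|\Omega|=(3+\eta)|\Omega|,\qquad\eta=(2p^2-1)^2,$$
bits. Cut it into three blocks $z_1,z_2,z_3$ of at most $\lceil(1+\eta/3)|\Omega|\rceil$ bits. Then every coordinate takes at most $2^{L_0}$ values, where $L_0=\lceil(1+\eta)|\Omega|\rceil$.

**Step 3: the agreement sets are closed.** It suffices that for each rule the right side is a function of the left side.

* Rule 1 is clear. Rule 2 holds because $E_1=(E_1\cap E_2)\sqcup(E_1\setminus E_2)$, similarly for $E_2$ and the complements, and the four cells cover $\Omega$. Rule 3 holds because $\Omega=\bigcap_iE_i\cup\bigcup_i(\Omega\setminus E_i)$. Rule 4 holds because $\hat g$ is invertible. Rule 7 holds by construction.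
* Rule 5. Let $\omega=(\gamma,w)\in\Omega^\circ$. Then $g\gamma\in\Phi$ and $hg\gamma=k\gamma\in\Phi$, so $\hat h\hat g\omega=\hat k\omega$. As $X_a$ is supported in $\Omega^\circ$, $\hat h\hat gX_a=\hat kX_a$. Hence $Z^h_{bc}+\hat hZ^g_{ab}=X_c+\hat hX_b+\hat hX_b+\hat h\hat gX_a=Z^k_{ac}$. Since $\hat h$ is invertible, any two of the three ties determine the third.
* Rule 6. Let $\omega=(\gamma,w)\in\Omega^\circ$. Then $\hat g\omega=(g\gamma,w)$ is in $E_j$ iff $w(\gamma^{-1}g^{-1}j)=w(\gamma^{-1}i)\le t$ iff $\omega\in E_i$. So $(\hat gX_a)1_{E_j}=\hat g(X_a1_{E_i})$, that is, $e_j^b=Z^g_{ab}1_{E_j}+\hat ge_i^a$, and $\hat g$ is invertible. The same holds with complements. For $p_\beta$ use $Z^1_{ab}=X_a+X_b$ restricted to the cell.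

**Step 4: counting.** Distinct $(X_1,\dots,X_8)$ give distinct codewords, so $m(2^{L_0},\mathcal M)\ge2^{8|\Omega^\circ|}$. Replacing $\mathbb F_2$ by $\mathbb F_2^r$ gives $m(2^{rL_0},\mathcal M)\ge2^{8r|\Omega^\circ|}$ for all $r\ge1$. Since the limit exists,
$$\alpha(\mathcal M)\ge\frac{8|\Omega^\circ|}{L_0}\ge\frac{8(1-\delta)|\Omega|}{(1+\eta)|\Omega|+1}.$$
For fixed $\delta$ let $d\to\infty$ with $t/d\to1/\sqrt2$; then $\eta\to0$ and $|\Omega|\ge d\to\infty$. Then let $\delta\to0$. Hence $\alpha(\mathcal M)\geq 8$. $\square$

A remark for later. Take a uniformly random codeword of this code, and let $h_m(A)$ be the entropy in bits of its restriction to $A$, divided by $L_0$, along a sequence of parameters as in Step 4. Then $h_m(\{u\})\le1$, the rules hold, and $h_m(U)=8|\Omega^\circ|/L_0\to8$. A subsequence converges to an almost entropic $h$ with all rules, $h(\{u\})\le1$ and $h(U)=8$. So the objects studied next exist.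

## 8. The shape of an optimal polymatroid

**Theorem 9.** Let $h$ be almost entropic on $U$, with all rules holding, $h(\{u\})\le1$ for all $u$, and $h(U)=8$. Then $h(\bar e_1^1)=1-1/\sqrt2$.

The proof occupies Sections 8 to 12. Fix $h$. We first collect what follows on $U$ itself.

**Step 1: nodes are independent of size 1.** We have $8=h(U)=h(X_1\cdots X_8)\le\sum h(X_a)\le8$. So the $X_a$ are independent and $h(X_a)=1$. By Lemma 4, node functions of different colors are independent.

**Step 2: a tie is independent of each of its ends.** For $Z=Z^g_{ab}$, rule 4 gives $2=h(X_aX_b)\le h(X_aZ)\le1+h(Z)\le2$. So $h(Z)=1$ and $Z$ is independent of $X_a$. Using $\{X_b,Z\}\to X_a$ in the same way, $Z$ is independent of $X_b$.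

**Step 3: sizes do not depend on the color.** Let $A$ be a set of types among $e_i,\bar e_i,p_\beta$, and $A^a$ the corresponding elements of color $a$. By rule 6 with $g=1$, the sets $A^a\cup\{Z^1_{ab}\}$ and $A^b\cup\{Z^1_{ab}\}$ determine each other. By Step 2 and Lemma 4, $Z^1_{ab}$ is independent of $A^a$ and of $A^b$. So
$$h(A^a)=h(A^a|Z^1_{ab})=h(A^b|Z^1_{ab})=h(A^b).$$

**Step 4: the four pieces partition the node.** By rule 7, independence of colors and Step 3, $\sum_\beta h(p^a_\beta)=h(p^1_{11}p^2_{10}p^3_{01}p^4_{00})=h(y)\le1$. By rule 2, $1=h(X_a)\le\sum_\beta h(p^a_\beta)$. So the four pieces of each color are independent with sizes summing to $1$. With rule 2 this gives $h(e_1^a)=h(p^a_{11})+h(p^a_{10})$ and $h(\bar e_1^a)=h(p^a_{01})+h(p^a_{00})$, hence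
$$h(e_1^a)+h(\bar e_1^a)=1.\tag{2}$$

**Step 5: inequality (1).** Put $m_0=1$ and
$$m_r=1-h(\bar e_1^a\cdots\bar e_r^a)\qquad(1\le r\le4),$$
which is independent of $a$ by Step 3. In the model this is $\Pr(E_1\cap\dots\cap E_r)$. By rule 3, $1\le h(f^a)+h(\bar e_1^a\cdots\bar e_4^a)$, so $h(f^a)\ge m_4$. By rule 7 and independence of colors, $4m_4+4(1-m_2)\le h(z_1z_2z_3)\le3$. This is (1).

By Lemma 7 it now suffices to produce, for every $k\ge4$, a measure $\mu$ on $\{0,1\}^k$ as in Lemma 6 with these $m_r$: then $m_1=1/\sqrt2$ and $h(\bar e_1^1)=1-m_1=1-1/\sqrt2$.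

## 9. Copying nodes without losing independence

The translates of the events should live on one string: we want to condition on ties so that several nodes become "the same string, displaced". Within $U$ this breaks down. Condition on both $Z^1_{12}$ and $Z^s_{12}$, hoping to see $X_1$ next to its $s$-translate. In the code of Section 7 these two ties determine $X_1+\hat sX_1$. If two possible values of $X_1$ give the same sum, their difference is a function supported in $\Omega^\circ$ and constant on the cycles of $\hat s$. A cycle inside $\Phi^\circ$ would give $s^m\gamma=\gamma$ with $m\ge1$, impossible since $s^m(1)=m+1$. So the difference is $0$: the two ties determine $X_1$ completely, and no information is left to study. The cure is to have a fresh copy of the eight nodes for each group element used, and to condition only on ties that form a tree. Fresh copies are exactly what random variables allow.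

**Lemma 10 (copying).** Let $g$ be almost entropic on $A\sqcup B$ and $K\ge1$. There is an almost entropic $g'$ on $A^{(1)}\sqcup\dots\sqcup A^{(K)}\sqcup B$ whose restriction to each $A^{(i)}\sqcup B$ is a copy of $g$, and with $g'(B\cup\bigcup_iA^{(i)})=g(B)+K\,g(A|B)$.

*Proof.* Let $g=\lim c_mH_m$ with $c_m>0$ and $H_m$ entropic. For the $m$-th random vector take $K$ copies of the $A$-part that are conditionally independent given the $B$-part, each with the original joint law with $B$. The scaled entropy functions of the new vectors have the two required properties relative to $c_mH_m$. They are bounded by $c_m(H_m(B)+KH_m(A))$, which is bounded in $m$. A convergent subsequence has a limit with the required properties. $\square$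

For instance, if $A$ is a function of $B$, all copies coincide; if $A$ is independent of $B$, the copies are independent.

Let $U_0\subset U$ be all elements except $y,z_1,z_2,z_3$. Let $\mathrm{supp}(u)\subseteq[8]$ be $\{a\}$ for $X_a$ and the node functions of color $a$, and $\{a,b\}$ for $Z^g_{ab}$. By rules 1 and 4, $u$ is determined by $\{X_a:a\in\mathrm{supp}(u)\}$.

**Lemma 11 (blow-up).** For every $K$ there is an almost entropic $\hat h$ on $\{(u,c):u\in U_0,\ c:\mathrm{supp}(u)\to[K]\}$ such that

* for each $\tau:[8]\to[K]$ the map $u\mapsto(u,\tau|_{\mathrm{supp}(u)})$ carries $h|_{U_0}$ to the restriction of $\hat h$ to its image (the *transversal* of $\tau$);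
* the $8K$ nodes $(X_a,i)$ satisfy $\hat h(\text{all nodes})=8K$.

*Proof.* Treat the colors $a=1,\dots,8$ in turn, starting with $h|_{U_0}$. Before stage $a$ the elements are the $(u,c)$ with $c:\mathrm{supp}(u)\cap\{1,\dots,a-1\}\to[K]$. Let $A$ be the elements whose support contains $a$ and $B$ the others. Apply Lemma 10; the copy of $(u,c)$ in $A^{(i)}$ is the element with $c$ extended by $c(a)=i$. A transversal after stage $a$ lies in some $A^{(i)}\cup B$, where the function is a copy of the previous one; so the first property, with $\tau:[a]\to[K]$, is inherited. By this property, at every stage each element is determined by nodes of the colors in its support (complete $c$ to some $\tau$ and use rules 1, 4), and each node has value $1$.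

Suppose that before the stage the $\nu$ nodes have joint value $\nu$; initially $\nu=8$. The nodes determine everything, so $A\cup B$ has value $\nu$. The set $B$ is determined by the $\nu-1$ nodes of color $\ne a$, which lie in $B$. So $B$ has value at most $\nu-1$. It has value at least $\nu-1$, because adding the one node of color $a$ gives $\nu$. Thus $B$ has value $\nu-1$ and $A$ has conditional value $1$ given $B$. After the stage the total is $\nu-1+K$, which is the new number of nodes, and the nodes still determine everything. After eight stages there are $8K$ nodes. $\square$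

For nodes $x,x'$ of distinct colors write $Z^g(x,x')$ for the tie from $x$ to $x'$, and $e_i(x),\bar e_i(x),p_\beta(x)$ for the node functions of $x$. Nodes of distinct colors lie in a common transversal. Hence rules 1–6 hold in $\hat h$ for any nodes of distinct colors, ties have value $1$, and the values of $\hat h$ on node functions of one node are the corresponding values of $h$.

A warning: no fixed $K$ can be enough. The pairs $(h,\hat h)$ of polymatroids satisfying, besides the conditions on $h$, the two conditions of Lemma 11 again form a bounded polytope with rational data, nonempty by the remark after Proposition 8. So it has a rational point. The number of copies must grow with $k$.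

## 10. Arrows on a labelled tree

We now do the group theory formally, with only the triangles $T$ and moves $L$ at our disposal.

Let $\mathbb T$ be the infinite tree with directed edges labelled by $S\setminus\{1\}$ in which every vertex has, for each such label $g$, exactly one outgoing and one incoming $g$-edge (the Cayley graph of a free group on $S\setminus\{1\}$). A *subtree* $\Theta$ is a connected set of vertices with all edges between them.

**Definition (relations and equivalence).** Let $\mathrm{Rel}(\Theta)$ be the smallest set of triples $V\xrightarrow{g}V'$ ($V,V'\in\Theta$, $g\in S$) that contains the edges and all $V\xrightarrow{1}V$ and is closed under the *triangle rule*: for $(g,h,k)\in T$, any two of $V\xrightarrow gV'$, $V'\xrightarrow hV''$, $V\xrightarrow kV''$ give the third. Let $\sim$ be the smallest equivalence relation on pairs $(V,i)$, $V\in\Theta$, $1\le i\le4$, with $(V,i)\sim(V',j)$ whenever $V\xrightarrow gV'$ is in $\mathrm{Rel}(\Theta)$ and $(g,i,j)\in L$.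

Every instance of $\mathrm{Rel}(\mathbb T)$ or of $\sim$ has a finite derivation, which involves finitely many vertices and is valid in every subtree containing them. So we may work in $\mathbb T$ and cut down to a finite subtree afterwards.

As a guide, read a vertex $V$ as a group element $\gamma$, an arrow $V\xrightarrow gV'$ as $\gamma'=g\gamma$, and the pair $(V,i)$ as the point $\gamma^{-1}i\in I$. If $g(i)=j$ then $\gamma'^{-1}j=\gamma^{-1}g^{-1}j=\gamma^{-1}i$, which is why $(V,i)\sim(V',j)$. The point of this section is that the equivalences we need follow from finitely many rules.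

Let $P(V)$ be the vertex with edge $P(V)\xrightarrow sV$. For $j\ge1$ let $\langle V,j\rangle$ be the $\sim$-class of $(P^{j-1}(V),1)$; in the guide it is the point $\gamma^{-1}s^{j-1}1=\gamma^{-1}j$. By definition
$$\langle P(V),j\rangle=\langle V,j+1\rangle .\tag{3}$$
By the moves $(s,1,2),(s,2,3),(s,3,4)$ we have $(P^{i-1}(V),1)\sim(P^{i-2}(V),2)\sim\cdots\sim(V,i)$, so $(V,i)\in\langle V,i\rangle$ for $i\le4$.

**Lemma 12.** In $\mathbb T$ the following hold.

* (a) If $A\xrightarrow{r_{c+1}}B$ ($c=0,1,2$), then $P(A)\xrightarrow{r_c}P(B)$.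
* (b) If $A\xrightarrow{r_0}B$, then $\langle A,j\rangle=\langle B,j+1\rangle$ for all $j\ge1$.
* (c) If $A\xrightarrow{r_c}B$, $1\le c\le3$, then $\langle A,j\rangle=\langle B,j\rangle$ for $j\le c$ and $\langle A,j\rangle=\langle B,j+1\rangle$ for $j\ge c+1$.
* (d) Fix a vertex $O$. For all $1\le i<j<l<m$ there is a vertex $C$ with $(C,1)\in\langle O,i\rangle$, $(C,2)\in\langle O,j\rangle$, $(C,3)\in\langle O,l\rangle$, $(C,4)\in\langle O,m\rangle$.

*Proof.* **Part (a): conjugation by $s$.** From $P(A)\xrightarrow sA\xrightarrow{r_{c+1}}B$ and $(s,r_{c+1},n_c)\in T$ we get $P(A)\xrightarrow{n_c}B$. Together with $P(B)\xrightarrow sB$ and $(r_c,s,n_c)\in T$ this gives $P(A)\xrightarrow{r_c}P(B)$.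

**Part (b): one shift acts correctly at all indices.** This is the heart of the section, since the moves tell us about $r_0$ only at the indices $1$ and $2$. For $j=1,2$ the claim follows from $(r_0,1,2),(r_0,2,3)\in L$. Let $j\ge2$ and assume the claim for all indices $\le j$ and all $r_0$-relations. Applying (a) once or twice and then (3):

* if $A\xrightarrow{r_1}B$, then $\langle A,i+1\rangle=\langle B,i+2\rangle$ for $1\le i\le j$;
* if $A\xrightarrow{r_2}B$, then $\langle A,i+2\rangle=\langle B,i+3\rangle$ for $1\le i\le j$.

Call these two statements $(*)$. Note that $r_1$ and $r_2$ are thus already controlled at higher indices than $r_0$. We exploit this through $\sigma$, which links $r_0$ to $r_1$ and commutes with $r_2$. Let $V'\xrightarrow{r_0}V$ be any $r_0$-relation. Take edges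
$$V'\xrightarrow{r_1}Y,\qquad C\xrightarrow{r_2}V,\qquad C\xrightarrow{\sigma}D,\qquad F\xrightarrow{r_0}C .$$
The triangle rule gives successively

* $V\xrightarrow\sigma Y$, by $(r_0,\sigma,r_1)$ on $V',V,Y$;
* $C\xrightarrow qY$, by $(r_2,\sigma,q)$ on $C,V,Y$;
* $D\xrightarrow{r_2}Y$, by $(\sigma,r_2,q)$ on $C,D,Y$;
* $F\xrightarrow{r_1}D$, by $(r_0,\sigma,r_1)$ on $F,C,D$.

Hence
$$\langle V',j+1\rangle\overset{r_1}=\langle Y,j+2\rangle\overset{r_2}=\langle D,j+1\rangle\overset{r_1}=\langle F,j\rangle\overset{r_0}=\langle C,j+1\rangle\overset{r_2}=\langle V,j+2\rangle .$$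
The steps use, in order, $(*)$ for $V'\to Y$ with $i=j$; $(*)$ for $D\to Y$ with $i=j-1$; $(*)$ for $F\to D$ with $i=j-1$; the claim for $F\to C$ at index $j$; and $(*)$ for $C\to V$ with $i=j-1$. Here $j-1\ge1$. This is the claim for $j+1$.

**Part (c): the other shifts.** For $j\le c$, part (a) gives $P^{j-1}(A)\xrightarrow{r_{c-j+1}}P^{j-1}(B)$ with $1\le c-j+1\le3$, and $(r_{c-j+1},1,1)\in L$. For $j\ge c+1$ we have $P^c(A)\xrightarrow{r_0}P^c(B)$, so by (3) and (b) $\langle A,j\rangle=\langle P^c(A),j-c\rangle=\langle P^c(B),j-c+1\rangle=\langle B,j+1\rangle$.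

**Part (d): opening gaps.** Let $V=P^{i-1}(O)$, so $\langle V,u\rangle=\langle O,u+i-1\rangle$. Go backwards from $V$ along $j-i-1$ edges labelled $r_1$ to $A$, then backwards along $l-j-1$ edges labelled $r_2$ to $B$, then backwards along $m-l-1$ edges labelled $r_3$ to $C$. By (c),

* $\langle C,1\rangle=\langle V,1\rangle=\langle O,i\rangle$;
* $\langle C,2\rangle=\langle A,2\rangle=\langle V,j-i+1\rangle=\langle O,j\rangle$;
* $\langle C,3\rangle=\langle B,3\rangle=\langle A,l-j+2\rangle=\langle V,l-i+1\rangle=\langle O,l\rangle$;
* $\langle C,4\rangle=\langle B,m-l+3\rangle=\langle A,m-j+2\rangle=\langle V,m-i+1\rangle=\langle O,m\rangle$.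

Since $(C,u)\in\langle C,u\rangle$ for $u\le4$, this proves (d). $\square$

For example, for $(i,j,l,m)=(1,2,3,5)$ we have $A=B=V=O$, and $C$ is the vertex with an edge $C\xrightarrow{r_3}O$: the indices $1,2,3$ are unchanged and $4$ is moved to $5$.

## 11. Conditioning on a spanning tree of ties

Fix $k\ge4$. We now realize the vertices of a finite tree by copies of the eight nodes.

**Step 1: the tree and the conditioning set.** Let $\Theta$ be a finite subtree of $\mathbb T$ that contains $O,P(O),\dots,P^{k+2}(O)$, the vertices $C$ of Lemma 12(d) for all $i<j<l<m\le k+3$, and all vertices in derivations of the equivalences $(C,1)\sim(P^{i-1}(O),1)$, $(C,2)\sim(P^{j-1}(O),1)$, $(C,3)\sim(P^{l-1}(O),1)$, $(C,4)\sim(P^{m-1}(O),1)$. These equivalences then hold in $\Theta$. Let $K=|\Theta|$ and take $\hat h$ from Lemma 11. Assign distinct clone indices in $[K]$ to the vertices. So a vertex $V$ becomes a *supernode* $(V_1,\dots,V_8)$, with $V_a$ a node of color $a$.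

Let $W$ consist of the ties $Z^1(V_1,V_a)$ ($2\le a\le8$) for every $V\in\Theta$, and $Z^g(V_1,V_2')$ for every edge $V\xrightarrow gV'$ of $\Theta$. These are $7K+(K-1)=8K-1$ ties, forming a spanning tree on the $8K$ nodes.

**Step 2: conditioning costs a node nothing.** By rule 4 along the spanning tree, $W\cup\{x\}$ determines all nodes, for any node $x$. So $8K\le\hat h(W\cup\{x\})\le\hat h(W)+1\le8K$, and therefore
$$\hat h(x|W)=1=\hat h(x)\quad\text{for every node }x.\tag{4}$$
Each node is independent of $W$, and any two nodes determine each other given $W$. This is the point where the tree shape matters: it repairs the failure described at the start of Section 9.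

Say that a tie *holds* if it lies in $\mathrm{cl}_{\hat h}(W)$. Write $A\equiv B$ if $A\subseteq\mathrm{cl}_{\hat h}(W\cup B)$ and $B\subseteq\mathrm{cl}_{\hat h}(W\cup A)$; this is an equivalence relation.

**Lemma 13.** (i) If $V\xrightarrow gV'$ is in $\mathrm{Rel}(\Theta)$, then $Z^g(V_a,V_b')$ holds for all $a\ne b$. (ii) If $(V,i)\sim(V',j)$ in $\Theta$, then $e_i(V_a)\equiv e_j(V'_b)$ and $\bar e_i(V_a)\equiv\bar e_j(V'_b)$ for all $a,b$.

*Proof.* *All $Z^1(V_a,V_b)$ with $a\ne b$ hold.* For $a=1$ they lie in $W$. For distinct $a,b\ge2$ use rule 5 with $(1,1,1)$ on $V_1,V_a,V_b$. For $Z^1(V_a,V_1)$ use it on $V_a,V_1,V_b$ with $b\ne1,a$.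

*If $Z^g(V_a,V_b')$ holds for one pair $a\ne b$, it holds for all.* By rule 5 with $(1,g,g)$ on $V_c,V_a,V'_b$ we may change $a$ to any $c\ne a,b$. With $(g,1,g)$ on $V_a,V'_b,V'_d$ we may change $b$ to any $d\ne a,b$. To get from $(a,b)$ to $(c,d)$ choose $m\notin\{a,b,c,d\}$ and go $(a,b)\to(a,m)\to(c,m)\to(c,d)$, omitting trivial steps.

*Proof of (i).* It is true for edges, since $Z^g(V_1,V'_2)\in W$, and for $V\xrightarrow1V$. It is preserved by the triangle rule: apply rule 5 to $V_a,V'_b,V''_c$ with distinct $a,b,c$; here $V,V',V''$ may coincide. The tie obtained holds for one pair of colors, hence for all.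

*Proof of (ii).* For a generating pair, with $V\xrightarrow gV'$ in $\mathrm{Rel}(\Theta)$ and $(g,i,j)\in L$, and $a\ne b$, this is rule 6 together with (i). For $a=b$ choose $c\ne a$: then $e_i(V_a)\equiv e_i(V_c)$ by rule 6 with $(1,i,i)$ and the tie $Z^1(V_a,V_c)$, and $e_i(V_c)\equiv e_j(V_a')$; the same for $\bar e$. Taking $V\xrightarrow1V$ and $(1,i,i)$ covers $(V,i)\sim(V,i)$. Since $\equiv$ is an equivalence relation, the statement extends to all of $\sim$. $\square$

**Step 3: the events $E_1,\dots,E_{k+3}$ on one node.** Let
$$g(A)=\hat h(A\cup W)-\hat h(W),$$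
again a polymatroid. Then $A\subseteq\mathrm{cl}_g(B)$ iff $A\subseteq\mathrm{cl}_{\hat h}(W\cup B)$. By (4) and Lemma 4,
$$g(A)=\hat h(A)\ \text{ for every set $A$ of node functions of a single node.}\tag{5}$$
Let $X=O_1$, so $g(X)=1$. For $1\le i\le k+3$ let $x_i$ be the color-1 node of the supernode $P^{i-1}(O)$, and put $E_i=e_1(x_i)$, $\bar E_i=\bar e_1(x_i)$. By Lemma 12(d) and Lemma 13(ii), for $i<j<l<m\le k+3$ the color-1 node $x$ of the supernode $C$ satisfies, elementwise,
$$(E_i,E_j,E_l,E_m)\equiv(e_1,e_2,e_3,e_4)(x),\qquad(\bar E_i,\bar E_j,\bar E_l,\bar E_m)\equiv(\bar e_1,\bar e_2,\bar e_3,\bar e_4)(x).\tag{6}$$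
All nodes are $\equiv$ to each other, and $x_i\equiv\{E_i,\bar E_i\}$ by rules 1 and 2. So $X\equiv\{E_i,\bar E_i\}$ for every $i$, and all $E_i,\bar E_i$ lie in $\mathrm{cl}_g(X)$. By (2) and (5), $g(E_i)+g(\bar E_i)=1$.

**Step 4: the symmetry.** Let $A=\{i_1<\dots<i_r\}\subseteq[k]$ with $1\le r\le4$. Extend $A$ to a quadruple by larger indices $\le k+3$, and let $x$ be the node in (6). Then $\{\bar E_i:i\in A\}\equiv\{\bar e_1(x),\dots,\bar e_r(x)\}$, and by (5)
$$g(X\,|\,\bar E_i:i\in A)=1-\hat h(\bar e_1(x)\cdots\bar e_r(x))=m_r.\tag{7}$$

## 12. A probability measure from conditional sizes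

Think of $g(X|C)$ as the measure of the part of $\Omega$ not covered by the strings in $C$. For this to come from an actual measure, it must be additive when one more event is used to split.

**Lemma 14 (splitting).** Let $R\subset[k]$, $l\in[k]\setminus R$, and $C=\{c_i:i\in R\}$ with $c_i\in\{E_i,\bar E_i\}$. Then
$$g(X|C)=g(X|C\cup\{E_l\})+g(X|C\cup\{\bar E_l\}).$$

*Proof.* **Step 1: cut each $c_i$ along $E_l$.** For $i\in R$ apply (6) to a quadruple in $[k+3]$ with first two indices $\min(i,l),\max(i,l)$, and let $x$ be the resulting node. By rule 2, $c_i\equiv\{c_i^+,c_i^-\}$, where $c_i^\pm$ are the following pieces of $x$, with $c_i^+\in\mathrm{cl}_g(E_l)$ and $c_i^-\in\mathrm{cl}_g(\bar E_l)$: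

| case | $c_i\equiv$ | $E_l,\bar E_l\equiv$ | $c_i^+$ | $c_i^-$ |
|---|---|---|---|---|
| $i<l$, $c_i=E_i$ | $e_1(x)$ | $e_2(x),\bar e_2(x)$ | $p_{11}(x)$ | $p_{10}(x)$ |
| $i<l$, $c_i=\bar E_i$ | $\bar e_1(x)$ | $e_2(x),\bar e_2(x)$ | $p_{01}(x)$ | $p_{00}(x)$ |
| $i>l$, $c_i=E_i$ | $e_2(x)$ | $e_1(x),\bar e_1(x)$ | $p_{11}(x)$ | $p_{01}(x)$ |
| $i>l$, $c_i=\bar E_i$ | $\bar e_2(x)$ | $e_1(x),\bar e_1(x)$ | $p_{10}(x)$ | $p_{00}(x)$ |

Put $C^\pm=\{c_i^\pm:i\in R\}$. The node $x$ may depend on $i$; this does no harm.

**Step 2: compute.** Since $g(E_l)+g(\bar E_l)=1=g(X)$ and $X\equiv\{E_l,\bar E_l\}$, the elements $E_l,\bar E_l$ are independent in $g$. As $C^+\subseteq\mathrm{cl}_g(E_l)$ and $C^-\subseteq\mathrm{cl}_g(\bar E_l)$, Lemma 4 gives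
$$g(C)=g(C^+)+g(C^-),\quad g(C\cup\{E_l\})=g(E_l)+g(C^-),\quad g(C\cup\{\bar E_l\})=g(\bar E_l)+g(C^+).$$
Adding $X$ to any of these sets gives value $1=g(E_l)+g(\bar E_l)$. So $g(X|C\cup\{E_l\})=g(\bar E_l)-g(C^-)$ and $g(X|C\cup\{\bar E_l\})=g(E_l)-g(C^+)$. Their sum is $1-g(C^+)-g(C^-)=1-g(C)=g(X|C)$. $\square$

**End of the proof of Theorem 9.** For $\beta\in\{0,1\}^k$ put
$$\mu(\beta)=g(X|c_1,\dots,c_k)\ge0,\qquad c_i=\bar E_i\text{ if }\beta_i=1,\quad c_i=E_i\text{ if }\beta_i=0.$$
(If $\bar E_i$ is known, what remains unknown of $X$ lies inside the $i$-th event.) By repeated use of Lemma 14, the sum of $\mu(\beta)$ over all $\beta$ with prescribed coordinates on $A\subseteq[k]$ is $g(X|c_i:i\in A)$. For $A=\emptyset$ the sum is $g(X)=1$, so $\mu$ is a probability measure. By (7), $\mu(\beta_i=1\ \forall i\in A)=m_{|A|}$ for $1\le|A|\le4$.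

So $\mu$ is a measure as in Lemma 6. The numbers $m_r$ depend only on $h$, and $k\ge4$ was arbitrary. They satisfy (1) by Section 8. Lemma 7 gives $m_1=1/\sqrt2$, that is, $h(\bar e_1^1)=1-1/\sqrt2$. $\blacksquare$

## 13. No matroid attains 8, nor any larger integer

**Proof of Theorem 2.** By Proposition 8, $\alpha(\mathcal M)=8$, and $\mathcal M\ne\{U\}$. Suppose that $N$ is almost entropic, of positive rank, folds into $\mathcal M$, and $\mathrm{rk}(N)=8\,\mathrm{frk}_{\mathcal M}(N)$. Take a folding $\pi$ attaining $D=\mathrm{frk}_{\mathcal M}(N)$. Lemma 5 gives a rational-valued almost entropic $h$ on $U$ with all rules, $h(\{u\})\le1$ and $h(U)=\mathrm{rk}(N)/D=8$. By Theorem 9, $h(\bar e_1^1)=1-1/\sqrt2$, which is irrational. This is a contradiction. So no almost entropic matroid attains $\alpha(\mathcal M)=8$, and the conjecture is false. $\blacksquare$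

**Proof of Corollary 3.** Let $\mathcal M,U$ be as in Section 6 and $t=k-8\ge0$. The idea is to add $t$ free coordinates. Let
$$\mathcal M'=\{A\sqcup B:A\in\mathcal M,\ B\subseteq[t]\}\quad\text{on }U\sqcup[t].$$
This is a closure system different from $\{U\sqcup[t]\}$.

**Step 1: $\alpha(\mathcal M')=k$.** Combining the members of a family for $\mathcal M$ with all functions $[t]\to[n]$ gives a family for $\mathcal M'$ (if two members coincide on $U$, the $U$-part of the agreement set is $U\in\mathcal M$). So $m(n,\mathcal M')\ge m(n,\mathcal M)\,n^t$. Agreement on $X_1,\dots,X_8$ and $[t]$ forces equality, so $m(n,\mathcal M')\le n^{8+t}$. Hence $\alpha(\mathcal M')=8+t=k$.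

**Step 2: no attainment.** The sets in $\mathcal M'$ are exactly the subsets of $U\sqcup[t]$ closed under the rules of Section 6, read as rules on $U\sqcup[t]$. If an almost entropic matroid attained $k$ for $\mathcal M'$, Lemma 5 would give a rational-valued almost entropic $h'$ on $U\sqcup[t]$ in which these rules hold, with $h'(\{u\})\le1$ for all $u$ and $h'(U\sqcup[t])=8+t$. Then $h'(U)\ge8+t-t=8$ and $h'(U)=h'(X_1\cdots X_8)\le8$. So $h'|_U$ is a rational-valued function satisfying the hypotheses of Theorem 9, a contradiction. $\blacksquare$
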